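# Real roots of maximal multiplicity and their dominance

## The dominance theorem

**Standing notation.** Throughout, $\mathbb N=\{0,1,2,\dots\}$, $\ell\ge 1$ is an integer, $P_0,\dots,P_\ell$ are nonzero polynomials with real or complex coefficients, of degrees $d_0,\dots,d_\ell$, and $\tau_1,\dots,\tau_\ell$ are positive real numbers, not assumed distinct. We study the entire function
$$\Delta(s)=P_0(s)+\sum_{k=1}^{\ell}P_k(s)e^{-s\tau_k}. \tag{1}$$

**Theorem A.** Suppose that $\Delta$ has a root $s_0\in\mathbb R$ of multiplicity $D=\ell+\sum_{k=0}^{\ell}d_k$, and that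
$$d_0\ \ge\ \ell-1+\sum_{k=1}^{\ell}d_k .$$
Then $s_0$ is a dominant root: every root $s$ of $\Delta$ satisfies $\operatorname{Re}s\le s_0$. Moreover:

* if $\ell\ge2$, or if $\ell=1$ and $d_0>d_1$, then every root $s\ne s_0$ satisfies $\operatorname{Re}s<s_0$;
* if $\ell=1$ and $d_0=d_1$, then $\Delta$ has infinitely many roots, and all of them lie on the line $\operatorname{Re}s=s_0$.

The degree condition cannot be relaxed if it is to depend on the degrees alone.

**Theorem C.** Let $d_0,\dots,d_\ell\in\mathbb N$ with $d_0<\ell-1+\sum_{k\ge1}d_k$, and let $s_0\in\mathbb R$. Then there exist pairwise distinct delays $\tau_k>0$ and a function $\Delta$ of the form (1), with $\deg P_k=d_k$ for all $k$, such that $s_0$ is a root of multiplicity $D$ and $\Delta$ has a root with $\operatorname{Re}s>s_0$.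

Together: for given degrees, dominance holds for all delays if and only if $d_0\ge \ell-1+\sum_{k\ge1}d_k$. Theorem B, which carries the weight of both proofs, is stated once we have the integral it concerns. The question whether $s_0$ is dominant comes from Guilherme Mazanti, "Control, stability, and stabilization of some classes of linear time-delay systems", arXiv:2610.31398 (2026).

## What multiplicity $D$ means, and the two integers $a$ and $b$

"Root of multiplicity $D$" means $\Delta^{(j)}(s_0)=0$ for $0\le j<D$ and $\Delta^{(D)}(s_0)\ne0$; in particular $\Delta\not\equiv0$. Where does this number $D$ come from? Write $\partial=d/ds$ and put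
$$b=d_0+1,\qquad \alpha_k=d_k+1\ (1\le k\le \ell),\qquad a=\sum_{k=1}^{\ell}\alpha_k=\ell+\sum_{k=1}^{\ell}d_k,\qquad N=a+b .$$
Then $N=\ell+1+\sum_{k=0}^\ell d_k=D+1$ is the number of coefficients in $P_0,\dots,P_\ell$.

A polynomial of degree less than $b$ is killed by $\partial^b$. Since $(\partial+\tau)(Pe^{-s\tau})=P'e^{-s\tau}$, the function $P_ke^{-s\tau_k}$ is killed by $(\partial+\tau_k)^{\alpha_k}$. Constant-coefficient operators commute, so
$$L\Delta=0,\qquad L=\partial^{\,b}\prod_{k=1}^{\ell}(\partial+\tau_k)^{\alpha_k},$$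
and $L$ is monic of order $N$. We use repeatedly the uniqueness theorem for the Cauchy problem: if $My=0$ for a monic constant-coefficient operator $M$ of order $n$ and $y,y',\dots,y^{(n-1)}$ all vanish at one point, then $y\equiv0$. So a nonzero solution of $L\Delta=0$ vanishes at a point to order at most $N-1=D$. The hypothesis of Theorem A is that $s_0$ has the *largest possible* multiplicity.

The degree condition reads $b-1\ge a-1$, so it is exactly
$$b\ge a .$$

**Moving $s_0$ to $0$.** We have
$$\Delta(s+s_0)=P_0(s+s_0)+\sum_k e^{-s_0\tau_k}P_k(s+s_0)\,e^{-s\tau_k},$$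
which has the same form, degrees and delays. So we take $s_0=0$ from now on, and dominance means: no root in the open right half-plane.

## Small degrees by hand

**$\ell=1$, $d_0=d_1=0$.** Here $D=1$ and $a=b=1$. Vanishing at $0$ forces $\Delta=c(1-e^{-s\tau})$ with $c\neq 0$. The roots are $2\pi i n/\tau$, $n\in\mathbb Z$, all on the imaginary axis. This is the exceptional case of Theorem A.

**$\ell=1$, $d_0=1$, $d_1=0$.** Here $D=2$, $b=2$, $a=1$. Write $\Delta=ps+q+re^{-s\tau}$. The equations $\Delta(0)=\Delta'(0)=0$ say $q=-r$ and $p=r\tau$, so with $z=s\tau$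
$$\Delta=r\,(z-1+e^{-z}),\qquad r\ne0 .$$
Let $z=x+iy$ be a root with $x\ge0$. The triangle inequality gives only $|z-1|=e^{-x}\le1$, which leaves a disc. The imaginary part says more: $y=e^{-x}\sin y$. If $y\ne0$, then $|\sin y|<|y|$ gives $|y|<e^{-x}|y|\le|y|$, impossible. So $y=0$, hence $1-x=e^{-x}$, hence $x=0$. Every root $z\ne0$ has $\operatorname{Re}z<0$, as the theorem says.

**$\ell=1$, $d_0=0$, $d_1=1$.** Again $D=2$, but now $b=1<a=2$. The same computation gives $\Delta=r\bigl((1+z)e^{-z}-1\bigr)$ with $r\neq 0$. A root $z$ satisfies $e^z=1+z$, so $w=-z$ satisfies $w-1+e^{-w}=0$. By the previous case every nonzero $w$ has $\operatorname{Re}w<0$: every nonzero root $z$ has $\operatorname{Re}z>0$. Dominance fails as soon as there is a nonzero root, and there are infinitely many, by the following lemma.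

**Lemma 1.** Let $Q_0,Q_1$ be nonzero polynomials and $\tau>0$. Then $f(s)=Q_0(s)+Q_1(s)e^{-s\tau}$ has infinitely many zeros.

*Proof.* First, exponentials with distinct exponents are linearly independent over $\mathbb C[s]$. Suppose $\sum_i p_ie^{\lambda_is}=0$ with distinct $\lambda_i$ and, say, $p_1\ne0$. Apply $\prod(\partial-\lambda_i)^{\deg p_i+1}$, the product being over those $i\ne1$ with $p_i\neq 0$. This kills all terms but the first. Since
$$(\partial-\lambda_i)(pe^{\lambda_1s})=\bigl(p'+(\lambda_1-\lambda_i)p\bigr)e^{\lambda_1s},$$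
each factor preserves the degree of the polynomial in front of $e^{\lambda_1s}$. A nonzero polynomial times $e^{\lambda_1 s}$ would be zero, a contradiction.

In particular $f\not\equiv0$. Now $|f(s)|\le C(1+|s|)^me^{\tau|s|}$, so $f$ is entire of order at most $1$. If it had finitely many zeros, Hadamard's factorization theorem would give $f=pe^{\gamma s}$ with a nonzero polynomial $p$ and $\gamma\in\mathbb C$. So $Q_0+Q_1e^{-s\tau}-pe^{\gamma s}=0$. If $\gamma\notin\{0,-\tau\}$, independence gives $Q_0=0$. If $\gamma=0$, it gives $Q_1=0$. If $\gamma=-\tau$, it gives $Q_0=0$. Each is a contradiction. $\qquad\blacksquare$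

**$\ell=2$, $d_0=1$, $d_1=d_2=0$.** Here $D=3$ and $a=b=2$. With delays $1$ and $2$ one finds, up to a constant,
$$\Delta(s)=2s-3+4e^{-s}-e^{-2s}.$$
Indeed $\Delta(0)=0$, $\Delta'(0)=2-4+2=0$, $\Delta''(0)=4-4=0$, $\Delta'''(0)=-4+8=4$. Repeat the argument with the imaginary part: for a root $s=x+iy$ with $y\neq 0$, $2y=4e^{-x}\sin y-e^{-2x}\sin2y$ yields only
$$2|y|\le(4e^{-x}+2e^{-2x})|y| .$$
This is contradictory only if $e^{-2x}+2e^{-x}<1$, that is, $e^{-x}<\sqrt2-1$. In the strip $0\le x\le\ln(1+\sqrt2)$ it says nothing. The coefficients $4$ and $-1$ are large compared with $2$; the cancellation between them is what matters, and termwise estimates destroy it. We need an expression for $\Delta$ that keeps all terms together.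

**A warning about necessity.** $\Delta(s)=(1-e^{-s})^2=1-2e^{-s}+e^{-2s}$ has $\ell=2$, all $d_k=0$, $D=2$, and $0$ is a double root. Here $b=1<2=a$, yet all roots are imaginary. So for particular delays the condition $b\ge a$ is not necessary.

## One contour integral for $\Delta$

This section shows that multiplicity $D$ at $0$ determines $\Delta$ up to a factor, and gives a formula without cancellations.

Let
$$R(s)=\frac1{2\pi i}\oint e^{su}\,u^{-b}\prod_{k=1}^{\ell}(u+\tau_k)^{-\alpha_k}\,du, \tag{2}$$
over a positively oriented circle centered at $0$ enclosing all poles $0,-\tau_1,\dots,-\tau_\ell$.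

**Step 1: $R$ solves the same differential equation.** Differentiating under the integral replaces $\partial$ by multiplication by $u$, so $LR=\frac1{2\pi i}\oint e^{su}\,du=0$.

**Step 2: the initial values of $R$.** We have $R^{(j)}(0)=\frac1{2\pi i}\oint u^j\,u^{-b}\prod_k(u+\tau_k)^{-\alpha_k}\,du$. Outside the circle the integrand has the Laurent expansion $u^{j-N}(1+O(1/u))$, and the integral is the coefficient of $u^{-1}$. Hence
$$R^{(j)}(0)=0\ \text{ for } j<N-1=D,\qquad R^{(D)}(0)=1 . \tag{3}$$

**Step 3: identification.** Put $c=\Delta^{(D)}(0)\ne0$. The function $\Delta-cR$ is killed by $L$, of order $N$, and its derivatives of orders $0,\dots,N-1$ vanish at $0$. By uniqueness,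
$$\Delta=cR,\qquad c\neq0 . \tag{4}$$

For instance, with $\ell=1$, $b=2$, $\alpha_1=1$, residues give $R(s)=\bigl(\tfrac s\tau-\tfrac1{\tau^2}\bigr)+\tfrac{1}{\tau^2}e^{-s\tau}=\tau^{-2}(z-1+e^{-z})$, $z=s\tau$, in agreement with the second case above.

**Step 4: removing $s$ from the exponent.** For $s\ne0$ substitute $u=v/s$ in (2). Multiplication by $s$ maps the circle to a positively oriented circle enclosing the poles $0,-s\tau_1,\dots,-s\tau_\ell$. Each of the $N$ linear factors in the denominator contributes a factor $s$, and $du=dv/s$, so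
$$R(s)=s^{N-1}\,\Psi(s\tau_1,\dots,s\tau_\ell),\qquad \Psi(z):=\frac1{2\pi i}\oint e^{u}u^{-b}\prod_{k=1}^{\ell}(u+z_k)^{-\alpha_k}\,du, \tag{5}$$
for $z=(z_1,\dots,z_\ell)\in\mathbb C^\ell$, the circle being positively oriented and enclosing all poles. If $\operatorname{Re}s\ge0$, then all $z_k=s\tau_k$ have $\operatorname{Re}z_k\ge0$. So everything comes down to the zeros of $\Psi$ there.

**Theorem B.** Let $b,\alpha_1,\dots,\alpha_\ell\ge1$ be integers with $b\ge a=\sum_k\alpha_k$, and let $z_1,\dots,z_\ell\in\mathbb C$ with $\operatorname{Re}z_k\ge0$. If $\Psi(z)=0$, then $b=a$ and $z_1=\dots=z_\ell\in i\mathbb R$.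

## Positivity on the half-line, and why it is not enough

The first thing one may try with (2) is the Laplace transform. For real $p$ to the right of the circle,
$$\int_0^\infty e^{-pt}R(t)\,dt=\frac1{2\pi i}\oint\frac{W(u)}{p-u}\,du=W(p),\qquad W(u)=u^{-b}\prod_k(u+\tau_k)^{-\alpha_k}.$$
For the last equality, the integrand decays like $u^{-N-1}$, so the sum of all its residues in $\mathbb C$ is $0$, and the only one outside the circle is $-W(p)$, at $u=p$. Now $W(p)$ is a product of Laplace transforms of the functions $t^{b-1}/(b-1)!$ and $t^{\alpha_k-1}e^{-\tau_kt}/(\alpha_k-1)!$. Hence on $(0,\infty)$, $R$ is the convolution of these positive functions, and $R(t)>0$ for every $t>0$. There is no cancellation left, and $\Delta$ has no root in $(0,\infty)$.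

For complex $s$ the convolution has an integrand that is not positive, and the conclusion is lost. No refinement that ignores the degree condition can recover it: the argument never used $b\ge a$, while the function $1-(1+z)e^{-z}$, with $b=1$, $a=2$, is positive for $z>0$ and still has infinitely many roots with $\operatorname{Re}z>0$. So the proof must compare the pole at $0$, of order $b$, with the other poles, of total order $a$, and must do so at complex arguments.

## Comparing the poles along a segment

We now prove Theorem B. Fix $z$ with $\operatorname{Re}z_k\ge0$, let $W(u)=u^{-b}\prod_k(u+z_k)^{-\alpha_k}$, and fix a positively oriented circle around $0$ enclosing all poles. For $x\in[0,1]$ put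
$$r(x)=\frac1{2\pi i}\oint e^{xu}W(u)\,du,\qquad a_0(x)=\frac1{2\pi i}\oint e^{xu}\frac{W(u)}{u}\,du,\qquad a_k(x)=\frac1{2\pi i}\oint e^{xu}\frac{W(u)}{u+z_k}\,du .$$
These are analytic in $x$, and $r(1)=\Psi(z)$. When $z_k=s\tau_k$, the substitution of Step 4 gives $R(xs)=s^{N-1}r(x)$: the parameter $x$ runs along the segment from $0$ to $s$. The function $a_0$ has one more pole at $0$ than $r$, and $a_k$ one more at $-z_k$.

**Step 1: two relations between these functions.** The aim is to express $r$ and all derivatives through $a_0,\dots,a_\ell$. Differentiating under the integral and writing $u=(u+z_k)-z_k$,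
$$a_0'=r,\qquad a_k'=r-z_ka_k\quad(1\le k\le\ell). \tag{6}$$
Since $-W'/W=\frac bu+\sum_k\frac{\alpha_k}{u+z_k}$, integrating $\frac{d}{du}(e^{xu}W)=xe^{xu}W+e^{xu}W'$ over the closed circle gives
$$x\,r=b\,a_0+S,\qquad S:=\sum_{k=1}^{\ell}\alpha_ka_k . \tag{7}$$

**Step 2: behavior at $x=0$.** This supplies the initial value. Both $W/u$ and $W/(u+z_k)$ are $u^{-N-1}(1+O(1/u))$ at infinity. As for (3), their $j$-th moments $\frac1{2\pi i}\oint u^j(\cdot)\,du$ vanish for $j<N$ and equal $1$ for $j=N$. Hence
$$a_j(x)=\frac{x^N}{N!}+O(x^{N+1})\quad(x\to0),\qquad j=0,\dots,\ell . \tag{8}$$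

**Step 3: the quantity that a root makes nonpositive.** If $r(1)=0$, then (7) at $x=1$ says $b\,a_0=-S$: the pole at $0$ balances the others exactly. The size of $S$ is controlled by the identity
$$a\sum_{k=1}^{\ell}\alpha_k|a_k|^2-|S|^2=\sum_{1\le j<k\le\ell}\alpha_j\alpha_k|a_j-a_k|^2\ \ge\ 0, \tag{9}$$
which is the Cauchy–Schwarz inequality with its defect. To check it, expand the right side as $\frac12\sum_{j,k}\alpha_j\alpha_k\bigl(|a_j|^2+|a_k|^2-2\operatorname{Re}(\bar a_ja_k)\bigr)$ and use $\sum_j\alpha_j=a$. So at $x=1$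
$$b^2|a_0|^2=|S|^2\le a\sum_k\alpha_k|a_k|^2\le b\sum_k\alpha_k|a_k|^2 ,$$
where the last inequality is the hypothesis $b\ge a$. Dividing by $b$: if we define
$$V=b|a_0|^2-\sum_{k=1}^{\ell}\alpha_k|a_k|^2 ,$$
then $r(1)=0$ implies $V(1)\le0$. On the other hand (8) gives $V(x)=(b-a)\,x^{2N}/N!^2+O(x^{2N+1})$, which is positive for small $x>0$ if $b>a$. We want to show that $V$ cannot become negative on the way to $x=1$.

**Step 4: the derivative of $V$.** By (6),
$$V'=2\operatorname{Re}\Bigl[b\bar a_0r-\sum_k\alpha_k\bar a_k(r-z_ka_k)\Bigr]=2\operatorname{Re}\bigl[(b\bar a_0-\bar S)r\bigr]+2\sum_k\alpha_k\operatorname{Re}(z_k)|a_k|^2 .$$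
Insert $r=(ba_0+S)/x$ for $x>0$. In the product $(b\bar a_0-\bar S)(ba_0+S)$ the cross terms are $b\bar a_0S-b\,a_0\bar S$, a number minus its conjugate, hence purely imaginary. So
$$V'=\frac2x\bigl(b^2|a_0|^2-|S|^2\bigr)+2\sum_k\alpha_k\operatorname{Re}(z_k)|a_k|^2 .$$
The last sum is $\ge0$. The bracket, however, has no evident sign, and $V$ is not evidently monotone.

**Step 5: the weight that repairs this.** By (9), $|S|^2\le a\sum_k\alpha_k|a_k|^2=a\bigl(b|a_0|^2-V\bigr)$, so the bracket is at least $b(b-a)|a_0|^2+aV\ge aV$. Thus $V'\ge\frac{2a}xV$, a differential inequality whose integrating factor is $x^{-2a}$. Keeping all terms, $\bigl(x^{-2a}V\bigr)'=x^{-2a}\bigl(V'-\tfrac{2a}xV\bigr)$, and from $\frac{2a}{x}V=\frac2x\bigl(ab|a_0|^2-a\sum_k\alpha_k|a_k|^2\bigr)$ we get, for $x>0$,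
$$\bigl(x^{-2a}V\bigr)'=2x^{-2a-1}\Bigl[b(b-a)|a_0|^2+\Bigl(a\sum_{k}\alpha_k|a_k|^2-|S|^2\Bigr)\Bigr]+2x^{-2a}\sum_{k}\alpha_k\operatorname{Re}(z_k)|a_k|^2 . \tag{10}$$
The first term is $\ge0$ because $b\ge a$, the second by (9), and the third because $\operatorname{Re}z_k\ge0$. So $x^{-2a}V$ is nondecreasing on $(0,1]$. By (8) it is $O(x^{2N-2a})=O(x^{2b})$, which tends to $0$ as $x\to0^+$. Hence $V\ge0$ on $(0,1]$.

**Step 6: a root forces equality everywhere.** Suppose $\Psi(z)=r(1)=0$. By Step 3, $V(1)\le0$, so $V(1)=0$. The nondecreasing function $x^{-2a}V$ has limit $0$ at $0^+$ and value $0$ at $1$, so it vanishes on $(0,1]$. Then the left side of (10) is $0$ on $(0,1]$, and each of the three nonnegative terms on the right vanishes there. By (8), $a_0,\dots,a_\ell$ are all nonzero for small $x>0$. We read off three facts.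

* The first term gives $b(b-a)|a_0|^2=0$, so $b=a$.
* The third gives $\operatorname{Re}z_k=0$ for every $k$, since $\alpha_k\ge 1$.
* The second gives, by (9), $a_1=\dots=a_\ell$ on $(0,1]$.

Subtract the equations (6) for two indices $j,k\ge1$: since $a_j=a_k$, we get $0=(a_j-a_k)'=(z_k-z_j)a_k$. As $a_k(x)\ne0$ for small $x>0$, $z_j=z_k$. This proves Theorem B. $\qquad\blacksquare$

**The smallest instance of (10).** Take $\ell=1$, $b=\alpha_1=1$ and $z=z_1\ne0$. Residues give
$$r=\frac{1-e^{-zx}}z,\qquad a_0=\frac{zx-1+e^{-zx}}{z^2},\qquad a_1=\frac{1-(1+zx)e^{-zx}}{z^2},$$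
and indeed $a_0+a_1=xr$. These are the three functions computed by hand earlier. Identity (10) becomes $(x^{-2}V)'=2x^{-2}\operatorname{Re}(z)|a_1|^2$ with $V=|a_0|^2-|a_1|^2$, so for $\operatorname{Re}z\ge0$
$$|z-1+e^{-z}|\ \ge\ |1-(1+z)e^{-z}| .$$
For $z=iy$ equality holds, as it must: the right side is $|e^{-z}|\,|e^z-1-z|=|e^z-1-z|$, and $e^z-1-z$ is then the complex conjugate of $e^{-z}-1+z$.

## From $\Psi$ back to $\Delta$: dominance and strict dominance

We prove Theorem A, with $s_0=0$ and $b\ge a$.

**Step 1: dominance.** Let $\Delta(s)=0$ with $s\ne0$ and $\operatorname{Re}s\ge0$. By (4) and (5), $\Psi(s\tau_1,\dots,s\tau_\ell)=0$, and $\operatorname{Re}(s\tau_k)\ge0$. Theorem B gives $b=a$; $s\tau_k\in i\mathbb R$, hence $\operatorname{Re}s=0$; and $s\tau_1=\dots=s\tau_\ell$, hence $\tau_1=\dots=\tau_\ell$. In particular no root has $\operatorname{Re}s>0$, so $0$ is dominant.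

**Step 2: strictness outside the exceptional case.** We show that a root $s\ne0$ with $\operatorname{Re}s\ge0$ exists only if $\ell=1$ and $d_0=d_1$. By Step 1 such a root forces $b=a$ and all $\tau_k$ equal to one $\tau$. Suppose $\ell\ge2$. Then
$$\Delta=P_0+\Bigl(\sum_{k\ge1}P_k\Bigr)e^{-s\tau}$$
is killed by $\partial^{d_0+1}(\partial+\tau)^{m+1}$, where $m=\max_{k\ge1}d_k$. The order of this operator is
$$d_0+m+2\ \le\ d_0+\sum_{k\ge1}d_k+\ell=D .$$
Since $\Delta^{(j)}(0)=0$ for all $j<D$, uniqueness gives $\Delta\equiv0$, a contradiction. So $\ell=1$, and $b=a$ then reads $d_0=d_1$. This is the first bullet of Theorem A.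

**Step 3: the exceptional case, roots on a line.** Let $\ell=1$, $d_0=d_1$, so $a=b$, and write $\tau=\tau_1$. We look for a symmetry of the roots. The two poles $0$ and $-\tau$ have the same order, so center them: with $u=v-\tau/2$ we have $u(u+\tau)=v^2-\tau^2/4$ and
$$R(s)=e^{-s\tau/2}g(s),\qquad g(s)=\frac1{2\pi i}\oint e^{sv}\bigl(v^2-\tfrac{\tau^2}4\bigr)^{-a}dv ,$$
where we may take the circle centered at $v=0$. The map $v\mapsto-v$ preserves this circle with its orientation and changes $dv$ to $-dv$, so $g(-s)=-g(s)$. Hence the set of roots of $\Delta=cR$ is symmetric under $s\mapsto-s$. There is none with $\operatorname{Re}s>0$ by Step 1, so there is none with $\operatorname{Re}s<0$: all roots lie on $\operatorname{Re}s=0$.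

**Step 4: the exceptional case, infinitely many roots.** $\Delta=P_0+P_1e^{-s\tau}$ with $P_0,P_1\ne0$, so Lemma 1 applies. Undoing the shift by $s_0$ completes the proof of Theorem A. $\qquad\blacksquare$

## A root to the right whenever $d_0<\ell-1+\sum_{k\ge1}d_k$

We prove Theorem C. Now $b<a$; we construct the example for $s_0=0$ and shift at the end. The plan is to let all delays coincide, where a reflection exchanges $b$ and $a$ as in the hand computation $z\mapsto-z$, and then to pull the delays apart.

**Step 1: reflection at coinciding delays.** For integers $p,q\ge1$ and fixed $\tau>0$ let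
$$R_{p,q}(s)=\frac1{2\pi i}\oint e^{su}u^{-p}(u+\tau)^{-q}\,du .$$
Substitute $u=-\tau-v$ in $R_{b,a}$. This map is a rotation by $\pi$ followed by a translation, so the circle keeps its orientation and still encloses both poles. Also $u^{-b}=(-1)^b(v+\tau)^{-b}$, $(u+\tau)^{-a}=(-1)^av^{-a}$, $e^{su}=e^{-s\tau}e^{-sv}$, $du=-dv$. Therefore
$$R_{b,a}(s)=(-1)^{a+b+1}e^{-s\tau}R_{a,b}(-s). \tag{11}$$

**Step 2: where the roots of $R_{b,a}$ lie.** As in (5), for $s\ne0$ we have $R_{a,b}(s)=s^{a+b-1}\Psi(s\tau)$, where $\Psi$ is the one-variable function of Theorem B with $a$ as the order of the pole at $0$ and $b$ as the order of the other pole. Since $a>b$, Theorem B applies with these roles, and its conclusion "the two orders are equal" is false. So $\Psi(s\tau)\ne0$ whenever $\operatorname{Re}s\ge0$, and every nonzero root of $R_{a,b}$ has $\operatorname{Re}s<0$. By (11), every nonzero root of $R_{b,a}$ has $\operatorname{Re}s>0$.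

**Step 3: nonzero roots exist.** We compute residues in a form that serves again below. Suppose a function has a pole of order $n$ at $u_0$, written $h(u)(u-u_0)^{-n}$ with $h$ analytic near $u_0$ and $h(u_0)\ne0$. Then
$$\operatorname*{Res}_{u=u_0}\frac{e^{su}h(u)}{(u-u_0)^{n}}=e^{su_0}\sum_{j=0}^{n-1}\frac{s^j}{j!}\,\frac{h^{(n-1-j)}(u_0)}{(n-1-j)!}, \tag{12}$$
which is $e^{su_0}$ times a polynomial of degree exactly $n-1$, with leading coefficient $h(u_0)/(n-1)!$. Thus $R_{b,a}=Q_0+Q_1e^{-s\tau}$ with $\deg Q_0=b-1$ and $\deg Q_1=a-1$, both nonzero. By Lemma 1 it has infinitely many roots, so it has a nonzero root $s_*$, and by Step 2 $\operatorname{Re}s_*>0$.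

**Step 4: separating the delays.** For $(\tau_1,\dots,\tau_\ell)$ near $(\tau,\dots,\tau)$ define $R$ by (2), using the fixed circle $|u|=2\tau$, which encloses $0$ and all $-\tau_k$ as long as $\tau_k<2\tau$. As $(\tau_k)\to(\tau,\dots,\tau)$, the factor $\prod_k(u+\tau_k)^{-\alpha_k}$ converges to $(u+\tau)^{-a}$ uniformly on the circle. So $R\to R_{b,a}\not\equiv0$ locally uniformly in $s$. By Hurwitz's theorem, for all $\tau_k$ close enough to $\tau$ the function $R$ has a root near $s_*$, with positive real part. Choose such $\tau_k>0$ pairwise distinct.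

**Step 5: this $R$ has the required form.** The poles $0,-\tau_1,\dots,-\tau_\ell$ are now distinct, of orders $d_0+1,d_1+1,\dots,d_\ell+1$. By (12), $R=P_0+\sum_kP_ke^{-s\tau_k}$, and the coefficient of $s^{d_k}$ in $P_k$ is $\frac1{d_k!}$ times the value at the $k$-th pole of the product of the other factors. This is nonzero, so $\deg P_k=d_k$ exactly, for $k=0,\dots,\ell$. By (3), $R$ vanishes at $0$ to order exactly $N-1=D$. Finally $\Delta(s)=R(s-s_0)$ has the form (1) with the same degrees and delays, a root of multiplicity $D$ at $s_0$, and a root with $\operatorname{Re}s>s_0$. $\qquad\blacksquare$
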